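
\newtheorem{theorem}{Theorem}[section]
\newtheorem{proposition}[theorem]{Proposition}
\newtheorem{lemma}[theorem]{Lemma}
\newtheorem*{conjecture}{Conjecture}
\theoremstyle{definition}
\newtheorem{example}[theorem]{Example}
\theoremstyle{remark}
\newtheorem{remark}[theorem]{Remark}
\numberwithin{equation}{section}


\title{Integer dilations of the canonical spectra of Cantor measures}

\begin{abstract}
A canonical Hadamard triple $(b,\mathcal D,\mathcal C)$ determines a Cantor-type measure $\mu$ and a set of integers $\Lambda$ whose exponentials form an orthonormal basis of $L^2(\mu)$. We prove that for every such triple there are infinitely many integers $t$ coprime to $b$ for which $t\Lambda$ is again a spectrum of $\mu$, as conjectured by He, Wu and Yin. The primes up to $x$ that fail number at most $O_b(x^{11/12})$, by an elementary argument, and $O_{b,\varepsilon}(x^{\varepsilon})$ if one uses a theorem of Bourgain, Glibichuk and Konyagin. Moreover the set of all such $t$ has a natural density, which lies strictly between $0$ and $\varphi(b)/b$. The proof turns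 the question into one about orbits of fractions under multiplication by $b$ modulo $1$, and shows with bilinear exponential sums that for almost all denominators every such orbit enters a fixed interval.
\end{abstract}

\section{Introduction}

\subsection{The question}

Let $b\ge 2$ be an integer and let $\mathcal D,\mathcal C\subset\mathbb Z_{\ge0}$ be finite sets with $\#\mathcal D=\#\mathcal C=N\ge2$. We call $(b,\mathcal D,\mathcal C)$ a \emph{canonical Hadamard triple} if
\begin{itemize}
\item[(a)] $0\in\mathcal D\cap\mathcal C$;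
\item[(b)] $\gcd(\mathcal D)=1$;
\item[(c)] $\mathcal C\subset\{0,1,\dots,b-2\}$;
\item[(d)] the matrix $N^{-1/2}\big[e^{2\pi i dc/b}\big]_{d\in\mathcal D,\,c\in\mathcal C}$ is unitary.
\end{itemize}
Conditions (c) and $N\ge2$ force $b\ge3$. Let $\mu=\mu_{b,\mathcal D}$ be the self-similar probability measure determined by
\[
\mu=\frac1N\sum_{d\in\mathcal D}\mu\circ\varphi_d^{-1},\qquad \varphi_d(x)=b^{-1}(x+d);
\]
it is the law of $\sum_{j\ge1}d_jb^{-j}$ with independent digits $d_j$ uniform in $\mathcal D$. Let
\[
\Lambda=\Lambda(b,\mathcal C)=\Big\{\sum_{k=0}^nb^kc_k:\ n\ge0,\ c_k\in\mathcal C\Big\}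
\]
be the set of nonnegative integers whose base-$b$ digits lie in $\mathcal C$. A countable set $\Gamma\subset\mathbb R$ is a \emph{spectrum} of $\mu$ if $\{e^{2\pi i\lambda x}\}_{\lambda\in\Gamma}$ is an orthonormal basis of $L^2(\mu)$. By a result of \L aba and Wang, $\Lambda(b,\mathcal C)$ is a spectrum of $\mu_{b,\mathcal D}$ for every canonical Hadamard triple (this is also the case $t=1$ of Proposition~\ref{prop:criterion} below), and $(\mu_{b,\mathcal D},\Lambda(b,\mathcal C))$ is called the \emph{canonical spectral pair}.

An integer $t\in\mathbb N$ is a \emph{spectral eigenvalue} of the pair if $t\Lambda(b,\mathcal C)$ is also a spectrum of $\mu_{b,\mathcal D}$. If in addition $\gcd(t,b)=1$, then $t$ is a \emph{primitively spectral integer eigenvalue}. For Lebesgue measure on $[0,1]$ with its spectrum $\mathbb Z$ no $t\ge2$ has the corresponding property, since $e^{2\pi ix}$ is orthogonal to all $e^{2\pi itnx}$, $n\in\mathbb Z$. For Cantor measures the situation is different, and He, Wu and Yin \cite{HWY} pose the following conjecture.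

\begin{conjecture}[\cite{HWY}]
There are infinitely many primitively spectral integer eigenvalues of the canonical spectral pair $(\mu_{b,\mathcal D},\Lambda(b,\mathcal C))$.
\end{conjecture}

We prove it for every canonical Hadamard triple. The condition $\gcd(t,b)=1$ makes orthogonality automatic: by Lemma~\ref{lem:orth} below, the exponentials with frequencies in $t\Lambda$ are then always orthonormal, so that the only question is completeness. For $t=b$, on the other hand, $b\Lambda$ is a proper subset of $\Lambda$ (it misses every nonzero $c\in\mathcal C$), so it is never a spectrum.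

\subsection{The simplest example}\label{subsec:example}

Take $b=4$, $\mathcal D=\{0,1\}$, $\mathcal C=\{0,2\}$. The matrix in (d) is $2^{-1/2}\left(\begin{smallmatrix}1&1\\1&-1\end{smallmatrix}\right)$, and $\Lambda=\{0,2,8,10,32,\dots\}$. The Fourier transform of $\mu$ is $\hat\mu(\xi)=\prod_{i\ge1}m(\xi/4^i)$ with $m(\xi)=\frac12(1+e^{2\pi i\xi})$.

\emph{The integer $t=3$ fails.} We have $3\Lambda=\{0,6,24,30,\dots\}$, the set of finite expansions in base $4$ with digits $0$ and $6$. The integer $-2=6+4\cdot(-2)$ has the infinite $4$-adic expansion $\sum_k6\cdot4^k$ with the same digits. Each $\lambda\in3\Lambda$ has a first digit $0$, at an index $j$ say, and there it differs from $-2$; so $\lambda+2\equiv-6\cdot4^j\pmod{4^{j+1}}$, and $\hat\mu(\lambda+2)$ contains the factor $m((\lambda+2)/4^{j+1})=m(1/2)=0$. For instance $\hat\mu(2)$ contains $m(2/4)$ and $\hat\mu(6+2)$ contains $m(8/16)$. Thus $e^{-4\pi ix}$ is orthogonal to every exponential from $3\Lambda$. The obstruction comes from $2=3\cdot\frac23$, where $\frac23=\sum_{j\ge1}2\cdot4^{-j}$ is a fraction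 with denominator $3$ and digits in $\mathcal C$.

\emph{The integer $t=5$ works.} In base $4$ the fractions $\frac15,\frac25,\frac35,\frac45$ are $0.\overline{03}$, $0.\overline{12}$, $0.\overline{21}$, $0.\overline{30}$. None of them has all its digits in $\{0,2\}$. We shall prove that the absence of such fractions is also sufficient.

This suggests the answer. Fractions whose digits all avoid $b-1$ should be rare: the digits of $k/q$ are read off from the orbit of $k/q$ under $x\mapsto bx$ modulo $1$, and one expects a long orbit to visit every interval. So ``most'' $t$ coprime to $b$ should be eigenvalues, but, because of fractions such as $c/(b-1)$, not all of them.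

\subsection{Results}

Throughout, $e(x)=e^{2\pi ix}$, $\{x\}$ is the fractional part of $x$, and $\operatorname{ord}_n(b)$ is the multiplicative order of $b$ modulo $n$ (so $\operatorname{ord}_1(b)=1$). Put
\[
T=\Big\{\sum_{j\ge1}c_jb^{-j}:c_j\in\mathcal C\Big\}\subset\Big[0,\tfrac{b-2}{b-1}\Big],\qquad G=\Big(\tfrac{b-2}{b-1},1\Big);
\]
the inclusion holds because $\sum_{j\ge1}(b-2)b^{-j}=\frac{b-2}{b-1}$.

\begin{theorem}\label{thm:A}
For every canonical Hadamard triple there are infinitely many primitively spectral integer eigenvalues. More precisely, all primes $p\le x$ with $p\nmid b$, with at most $O_b(x^{11/12})$ exceptions, are such eigenvalues.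
\end{theorem}

\begin{theorem}\label{thm:B}
Fix a canonical Hadamard triple $(b,\mathcal D,\mathcal C)$.
\begin{enumerate}
\item[(1)] For every $\varepsilon>0$, all but $O_{b,\varepsilon}(x^\varepsilon)$ of the primes $p\le x$ are primitively spectral integer eigenvalues.
\item[(2)] Let $B$ be the set of integers $q\ge2$ coprime to $b$ such that $k/q\in T$ for some $k$ coprime to $q$. An integer $t\ge 1$ coprime to $b$ is a spectral eigenvalue if and only if no divisor of $t$ lies in $B$. For every $A>0$ we have $\#(B\cap[1,x])\ll_{A,b}x(\log x)^{-A}$ $(x\ge2)$. The set of primitively spectral integer eigenvalues has a natural density $\delta$, and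
\[
0<\frac{\varphi(b)}b\prod_{q\in B}\Big(1-\frac1q\Big)\le\delta<\frac{\varphi(b)}b.
\]
\item[(3)] There are a set of positive integers of positive natural density and a set of primes with $O_{b,\varepsilon}(x^\varepsilon)$ elements up to $x$ for every $\varepsilon>0$, both depending only on $b$, such that all elements of the former, and all primes outside the latter, are primitively spectral integer eigenvalues for all canonical Hadamard triples with base $b$ simultaneously.
\end{enumerate}
\end{theorem}

The only fact about the distribution of primes used for Theorem~\ref{thm:A} is Chebyshev's bound $\pi(x)\gg x/\log x$. The statements on $x^\varepsilon$ exceptional primes rest on the theorem of Bourgain, Glibichuk and Konyagin quoted in Section~\ref{sec:BGK}.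

\subsection{Plan}

Section~\ref{sec:criterion} proves that $t$ coprime to $b$ is an eigenvalue exactly when $T$ contains no nonzero multiple of $1/t$. The set $T$ is mapped into itself by $x\mapsto\{bx\}$ and misses the interval $G$, so a fraction $k/q$ whose orbit enters $G$ is not in $T$ (Section~\ref{sec:orbits}). Section~\ref{sec:sums} shows that for most primes $p$ the orbit of every $k/p$, $p\nmid k$, enters $G$; this proves Theorem~\ref{thm:A}. Section~\ref{sec:BGK} sharpens the count of exceptional primes. A set of eigenvalues of positive density must contain composite $t$, and for these the criterion involves composite denominators. Section~\ref{sec:composite} treats them by reducing to the largest prime factor, and Section~\ref{sec:density} deduces the density statements.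

\section{The arithmetic criterion}\label{sec:criterion}

\begin{proposition}\label{prop:criterion}
Let $t\ge1$ be an integer with $\gcd(t,b)=1$. Then $t\Lambda(b,\mathcal C)$ is a spectrum of $\mu_{b,\mathcal D}$ if and only if $T\cap\frac1t\mathbb Z=\{0\}$.
\end{proposition}

Fix such a $t$ and put $\mathcal C'=t\mathcal C$. Then $\Lambda':=t\Lambda(b,\mathcal C)$ is the set $\Lambda(b,\mathcal C')$ of finite expansions $\sum_kb^kc_k$ with digits $c_k\in\mathcal C'$; these digits may exceed $b$. Let
\[
m(\xi)=\frac1N\sum_{d\in\mathcal D}e(d\xi),\qquad \hat\mu(\xi)=\int e(\xi x)\,d\mu(x).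
\]
The function $m$ has period $1$, and self-similarity gives
\begin{equation}\label{eq:product}
\hat\mu(\xi)=m(\xi/b)\,\hat\mu(\xi/b)=\prod_{i\ge1}m(\xi/b^i).
\end{equation}
Write $e_\xi(x)=e(\xi x)$ and $\langle f,g\rangle=\int f\bar g\,d\mu$, so $\langle e_\lambda,e_{-\xi}\rangle=\hat\mu(\xi+\lambda)$. Put $\tau_c(\xi)=(\xi+c)/b$.

\subsection{Orthogonality survives the dilation}

\begin{lemma}\label{lem:orth}
\begin{enumerate}
\item[(1)] If $c\ne c'$ are in $\mathcal C'$, then $m((c-c')/b)=0$ and $c\not\equiv c'\pmod b$.
\item[(2)] $\sum_{c\in\mathcal C'}|m(\tau_c\xi)|^2=1$ for all $\xi\in\mathbb R$.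
\item[(3)] If an integer $n$ satisfies $n\equiv b^j(c-c')\pmod{b^{j+1}}$ with $j\ge0$ and $c\ne c'$ in $\mathcal C'$, then $\hat\mu(n)=0$.
\item[(4)] The expansions $\sum_kb^kc_k$, $c_k\in\mathcal C'$, of elements of $\Lambda'$ are unique (up to leading zeros), and $\{e_\lambda\}_{\lambda\in\Lambda'}$ is orthonormal in $L^2(\mu)$.
\end{enumerate}
\end{lemma}

\begin{proof}
Let $\zeta=e(1/b)$. By (d), $\sum_{d\in\mathcal D}\zeta^{d(c-c')}=0$ for $c\ne c'$ in $\mathcal C$. Since $\gcd(t,b)=1$, there is an automorphism of $\mathbb Q(\zeta)$ with $\zeta\mapsto\zeta^t$, and it gives $\sum_d\zeta^{td(c-c')}=0$. Hence $m((c-c')/b)=0$ for $c\ne c'$ in $\mathcal C'$; since $m$ has period $1$ and $m(0)=1$, $c-c'$ is not divisible by $b$. This is (1). It also says that the square matrix $N^{-1/2}[e(dc/b)]_{d\in\mathcal D,c\in\mathcal C'}$ has orthonormal columns, so it has orthonormal rows, and in the following sum only the terms with $d=d'$ survive: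
\[
\sum_{c\in\mathcal C'}|m(\tau_c\xi)|^2=\frac1{N^2}\sum_{d,d'\in\mathcal D}e\Big(\frac{(d-d')\xi}b\Big)\sum_{c\in\mathcal C'}e\Big(\frac{(d-d')c}b\Big)=\frac1{N^2}\cdot N\cdot N=1.
\]
This is (2). In (3), the factor with $i=j+1$ in \eqref{eq:product} is $m(n/b^{j+1})=m((c-c')/b)=0$. Finally, if two digit sequences in $\mathcal C'$, padded with zeros, first differ at index $j$, with digits $c\ne c'$ there, then the corresponding integers satisfy $\lambda-\lambda'\equiv b^j(c-c')\pmod{b^{j+1}}$. By (1) the right side is nonzero modulo $b^{j+1}$, so $\lambda\ne\lambda'$, and by (3) $\hat\mu(\lambda-\lambda')=0$.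
\end{proof}

\subsection{Necessity: an orthogonal exponential}

As for $t=3$ in Section~\ref{subsec:example}, a nonzero element of $T\cap\frac1t\mathbb Z$ will give a negative integer $-x_0$ with a $b$-adic expansion with digits in $\mathcal C'$, and $e_{-x_0}$ will be orthogonal to the whole system.

Suppose $T\cap\frac1t\mathbb Z\ne\{0\}$. Then there is an integer $\eta\neq 0$ with $\eta=\sum_{j\ge1}c_j'b^{-j}$, $c_j'=tc_j$, $c_j\in\mathcal C$. Put $\eta_n=\sum_{j\ge1}c'_{n+j}b^{-j}$, so that $\eta_0=\eta$ and
\[
\eta_{n+1}=b\eta_n-c'_{n+1}.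
\]
By this recursion the $\eta_n$ are integers, and they lie in $tT\subset[0,t)$. None of them is $0$: if $\eta_{n+1}=0$, then $b\mid tc_{n+1}$, so $b\mid c_{n+1}$; as $0\le c_{n+1}\le b-2$ this gives $c_{n+1}=0$ and $\eta_n=0$, and descending we would reach $\eta_0=0$.

Some value repeats, say $\eta_{h+n}=\eta_h=:x_0>0$ with $n\ge1$. Iterating the recursion, $x_0=b^nx_0-\lambda_0$ with $\lambda_0=\sum_{j=0}^{n-1}b^ja_j$, where $a_j=c'_{h+n-j}\in\mathcal C'$. Thus $-x_0=\lambda_0+b^n(-x_0)$, and for every $i\ge1$
\[
-x_0\equiv\lambda_0\big(1+b^n+\dots+b^{n(i-1)}\big)\pmod{b^{ni}}.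
\]
In other words, $-x_0$ has the periodic $b$-adic digits $a_0,\dots,a_{n-1},a_0,\dots$, all in $\mathcal C'$.

Let $\lambda\in\Lambda'$. If the padded digits of $\lambda$ agreed everywhere with this periodic sequence, we would have $\lambda\equiv-x_0\pmod{b^{ni}}$ for all $i$, hence $\lambda=-x_0<0$, which is impossible because $\lambda\ge0$. So they first differ at some index $j$, and $\lambda+x_0\equiv b^j(c-c')\pmod{b^{j+1}}$ with $c\ne c'$ in $\mathcal C'$. By Lemma~\ref{lem:orth}(3), $\langle e_\lambda,e_{-x_0}\rangle=\hat\mu(\lambda+x_0)=0$. The nonzero function $e_{-x_0}$ is orthogonal to all $e_\lambda$, $\lambda\in\Lambda'$, so $\Lambda'$ is not a spectrum.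

\subsection{Sufficiency: where the defect is largest}

We have to show that an incomplete system $\{e_\lambda\}_{\lambda\in\Lambda'}$ always produces an obstruction as above. The idea is to measure completeness at the frequency $-\xi$ by a function $Q(\xi)$, and to show that the points of a large interval where $Q$ is smallest contain a cycle of the maps $\tau_c$ consisting of nonzero integers.

Let $P$ be the orthogonal projection onto the closed span of $\{e_\lambda\}_{\lambda\in\Lambda'}$ and put
\[
Q(\xi)=\sum_{\lambda\in\Lambda'}|\hat\mu(\xi+\lambda)|^2=\|Pe_{-\xi}\|^2 .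
\]
Then $0\le Q\le1$, and $Q(0)=1$ since $0\in\Lambda'$. Exponentials are total in $L^2(\mu)$ because $\mu$ has compact support (Stone--Weierstrass), so $Q\equiv1$ if and only if $\Lambda'$ is a spectrum. We need two properties of $Q$.

\emph{Analyticity.} The series $e_{-\xi}=\sum_n(-2\pi i\xi)^nx^n/n!$ converges absolutely in $L^2(\mu)$ for every $\xi\in\mathbb R$. Inserting it in $Q(\xi)=\langle Pe_{-\xi},e_{-\xi}\rangle$ represents $Q$ on $\mathbb R$ by an everywhere convergent power series in $\xi$.

\emph{Self-similarity.} Since $\Lambda'=\bigsqcup_{c\in\mathcal C'}(c+b\Lambda')$, the identity $\hat\mu(\xi+c+b\lambda)=m(\tau_c\xi+\lambda)\,\hat\mu(\tau_c\xi+\lambda)$ and the periodicity of $m$ give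
\begin{equation}\label{eq:Q}
Q(\xi)=\sum_{c\in\mathcal C'}|m(\tau_c\xi)|^2\,Q(\tau_c\xi).
\end{equation}
By Lemma~\ref{lem:orth}(2), $Q(\xi)$ is a weighted average of the values $Q(\tau_c\xi)$. So a minimum of $Q$ propagates along the maps $\tau_c$, and we follow it.

Suppose $Q\not\equiv1$. Choose $R\ge\max\mathcal C'/(b-1)$ so large that $\alpha:=\min_{[-R,R]}Q<1$. Each $\tau_c$, $c\in\mathcal C'$, maps $[-R,R]$ into itself, as $c\ge0$ and $(R+\max\mathcal C')/b\le R$. Let $Z=\{\xi\in[-R,R]:Q(\xi)=\alpha\}$. It is nonempty, and it is finite, since otherwise $Q\equiv\alpha$ by analyticity, contradicting $Q(0)=1$.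

For $\xi\in Z$ and $c\in\mathcal C'$ with $m(\tau_c\xi)\ne0$ we have $\tau_c\xi\in Z$: all values of $Q$ on $[-R,R]$ are at least $\alpha$ and their average in \eqref{eq:Q} is $\alpha$. In this case draw an edge from $\xi$ to $\tau_c\xi$ labelled $c$. By Lemma~\ref{lem:orth}(2) every vertex of the finite digraph $Z$ has an out-edge. Let $F$ be a terminal strongly connected component, that is, one that no edge leaves.

\emph{Every vertex of $F$ has exactly one out-edge.} If a closed path at $\xi_0$ has labels $c_1,\dots,c_n$, in order, then $\xi_0=b^{-n}(\xi_0+\sum_{j=1}^nb^{j-1}c_j)$, i.e.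
\begin{equation}\label{eq:word}
(b^n-1)\xi_0=\sum_{j=1}^nb^{j-1}c_j .
\end{equation}
By the uniqueness in Lemma~\ref{lem:orth}(4), the point $\xi_0$ and the length $n$ determine the word $c_1\dots c_n$. Suppose now that $\xi_0\in F$ has two out-edges, labelled $c\ne c'$. Both can be completed inside $F$ to closed paths at $\xi_0$, with words $u$ beginning with $c$ and $v$ beginning with $c'$. Then $uv$ and $vu$ are words of closed paths at $\xi_0$ of the same length, so $uv=vu$, although their first letters differ: a contradiction.

\emph{The points of $F$ are nonzero integers.} We have seen that $F$ is a cycle. For $\xi\in F$ exactly one term in the sum of Lemma~\ref{lem:orth}(2) is nonzero, so it equals $1$; it belongs to the successor $\tau_c\xi$ of $\xi$ in the cycle. Thus $|m(\eta)|=1$ for every $\eta\in F$. So the numbers $e(d\eta)$, $d\in\mathcal D$, coincide, and since $0\in\mathcal D$ they equal $1$: $d\eta\in\mathbb Z$ for all $d\in\mathcal D$. As $\gcd(\mathcal D)=1$, $\eta\in\mathbb Z$. Moreover $\eta\ne0$, because $Q(0)=1\ne\alpha=Q(\eta)$.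

\emph{Conclusion.} Equation \eqref{eq:word} for the cycle through $\eta\in F$ gives
\[
\eta=\frac{\sum_{j=1}^nb^{j-1}c_j}{b^n-1}=\sum_{k\ge1}\sum_{j=1}^nc_jb^{-(nk-j+1)},
\]
an expansion $\sum_{i\ge1}c_i^*b^{-i}$ with digits $c_i^*\in t\mathcal C$. So $\eta\in tT$, and $0\ne\eta/t\in T\cap\frac1t\mathbb Z$. This completes the proof of Proposition~\ref{prop:criterion}. \qed

\begin{remark}
Since $T\subset[0,1)$, the case $t=1$ says that $\Lambda(b,\mathcal C)$ is a spectrum. Conditions (b) and (c) matter already here. Without (c): for $b=2$, $\mathcal D=\mathcal C=\{0,1\}$, the measure $\mu$ is Lebesgue measure on $[0,1]$ and $\Lambda=\mathbb Z_{\ge0}$; all functions $e_{t\lambda}$ with $t\ge 1$, $\lambda\in\Lambda$, are orthogonal to $e_{-1}$, so no $t\ge1$ works. Without (b): let $b=4$, $\mathcal D=\{0,6\}$, $\mathcal C=\{0,1\}$. If $\lambda\in\Lambda$ has its first digit $0$ at index $j$, then $\lambda=\frac{4^j-1}3+4^{j+1}n$ with an integer $n\ge0$, so $\hat\mu(\lambda+\frac13)$ contains the factor $m(\frac1{12}+n)=\frac12(1+e(\frac12))=0$; hence $e_{-1/3}$ is orthogonal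 to all $e_\lambda$, $\lambda\in\Lambda$, and even $t=1$ fails.
\end{remark}

\section{Orbits that avoid a gap}\label{sec:orbits}

\begin{lemma}\label{lem:orbit}
If $x\in T$, then $\{b^nx\}\in T$, and hence $\{b^nx\}\notin G$, for all $n\ge0$.
\end{lemma}

\begin{proof}
If $x=\sum_{j\ge1}c_jb^{-j}$, then $bx-c_1=\sum_{j\ge1}c_{j+1}b^{-j}\in T\subset[0,1)$, so $\{bx\}=bx-c_1\in T$. Iterate, and recall $T\cap G=\emptyset$.
\end{proof}

This is the main use of hypothesis (c): without the digit $b-1$ the set $T$ leaves free an interval of length $1/(b-1)$, and this interval depends only on $b$. Recall the set $B$ from Theorem~\ref{thm:B}, and let $B_b$ be the set of integers $q\ge2$ with $\gcd(q,b)=1$ for which some $k$ coprime to $q$ satisfies $\{kb^n/q\}\notin G$ for all $n\ge0$. By Lemma~\ref{lem:orbit}, $B\subset B_b$.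

\begin{lemma}\label{lem:BB}
Let $t\ge 1$ with $\gcd(t,b)=1$. Then $t$ is a spectral eigenvalue if and only if no divisor of $t$ lies in $B$. In particular, $t$ is a spectral eigenvalue if no divisor of $t$ lies in $B_b$, and a prime $p\nmid b$ with $p\notin B_b$ is a primitively spectral integer eigenvalue.
\end{lemma}

\begin{proof}
By Proposition~\ref{prop:criterion} we must show that $T\cap\frac1t\mathbb Z\ne\{0\}$ if and only if some divisor of $t$ is in $B$. A nonzero element of $T\cap\frac1t\mathbb Z$ is, in lowest terms, $k/q$ with $q\mid t$, and $q\ge2$ because $T\subset[0,1)$; so $q\in B$. Conversely, if $q\mid t$ and $q\in B$, then some $k/q\in T$ with $k$ coprime to $q\ge2$, and it is a nonzero element of $\frac1t\mathbb Z$. The remaining assertions follow from $B\subset B_b$.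
\end{proof}

\begin{example}\label{ex:orbits}
If $b$ is a primitive root modulo a prime $p>b-1$, then the orbit of any $k/p$, $p\nmid k$, is the set of all $j/p$, $1\le j<p$; it contains $\frac{p-1}p\in G$. So $p\notin B_b$. Primes of this kind are the subject of Artin's primitive root conjecture, which appears in the title of \cite{HWY}. But primitive roots ask for too much: if $b$ is a square, it is not a primitive root modulo any odd $p\nmid b$, since $b^{(p-1)/2}\equiv1$. For $b=4$ and $p=11$ there are two orbits, with numerators $\{1,3,4,5,9\}$ and $\{2,6,7,8,10\}$; as $\frac9{11}$ and $\frac{10}{11}$ lie in $G=(\frac23,1)$, we get $11\notin B_4$. On the other hand $5,7\in B_4$, because of the orbits $\{\frac25,\frac35\}$ and $\{\frac17,\frac27,\frac47\}$. They are not in $B$ for $\mathcal C=\{0,2\}$: for $5$ see Section~\ref{subsec:example}, and for $7$ the orbits have the base-$4$ expansions $\frac17=0.\overline{021}$ and $\frac37=0.\overline{123}$ and their shifts. So $B_b$ may be larger than $B$; its advantage is that it does not depend on the digits.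
\end{example}

\section{Most primes are eigenvalues}\label{sec:sums}

For a prime $p$ we want every orbit $\{kb^n/p\}$, $p\nmid k$, to enter one fixed interval. This needs only a weak form of equidistribution, and only for most $p$.

\subsection{Exponential sums detect the gap}

\begin{lemma}\label{lem:detect}
There are $A_0\in\mathbb N$ and $\delta_0>0$, depending only on $b$, such that any $\theta_1,\dots,\theta_M\in\mathbb R/\mathbb Z$, $M\ge1$, with
\[
\Big|\sum_{j=1}^Me(a\theta_j)\Big|\le\delta_0M\qquad(1\le|a|\le A_0)
\]
include a point of $G$ modulo $1$.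
\end{lemma}

\begin{proof}
Let $h\ge0$ be a continuous function on $\mathbb R/\mathbb Z$, not identically zero, supported in $G$, and let $\kappa=\frac12\int h>0$. By Weierstrass' theorem there is a real trigonometric polynomial $f$ with $|f-(h-\kappa)|\le\kappa/2$. Off $G$ we have $f\le-\kappa/2<0$, while $\hat f(0)\ge\int h-\frac32\kappa=\frac12\kappa>0$. Let $A_0\ge1$ be at least the degree of $f$, and choose $\delta_0>0$ with $\delta_0\sum_{a\ne0}|\hat f(a)|<\hat f(0)$. If no $\theta_j$ were in $G$, then
\[
0>\frac1M\sum_{j=1}^Mf(\theta_j)=\sum_a\hat f(a)\,\frac1M\sum_{j=1}^Me(a\theta_j)\ge\hat f(0)-\delta_0\sum_{a\ne0}|\hat f(a)|>0,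
\]
a contradiction.
\end{proof}

\subsection{A bilinear bound}

So we need some saving over the trivial bound in sums of $e(ab^n/p)$. The powers of $b$ have a multiplicative structure: $b^{i+j}=b^ib^j$. Instead of a sum over $n$ we may therefore take the double sum over $(i,j)$ of $e(ab^ib^j/p)$, and such bilinear sums are small as soon as the set $\{b^i\}$ is long enough and has few additive coincidences modulo $p$.

\begin{lemma}\label{lem:bilinear}
Let $p$ be prime, $y_0,\dots,y_{L-1}\in\mathbb Z$, and let $E$ be the number of quadruples $(i,j,k,l)$ with $y_i+y_j\equiv y_k+y_l\pmod p$. For $p\nmid a$,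
\[
\Big|\sum_{i,j}e(ay_iy_j/p)\Big|^8\le p\,L^8E^2.
\]
\end{lemma}

\begin{proof}
Let $S$ be the sum. By the Cauchy--Schwarz inequality,
\[
|S|^2\le L\sum_i\Big|\sum_je(ay_iy_j/p)\Big|^2=L\sum_i\sum_{j,j'}e\big(ay_i(y_j-y_{j'})/p\big)=L\sum_{v\in\mathbb F_p}\rho(v)F(v),
\]
where $\rho(v)=\#\{(j,j'):y_j-y_{j'}\equiv v\}$ and $F(v)=\sum_ie(ay_iv/p)$. Write $\rho|F|=\rho^{1/2}\cdot\rho^{1/2}\cdot|F|$ and apply H\"older's inequality with exponents $2,4,4$:
\[
\Big|\sum_v\rho(v)F(v)\Big|^4\le\Big(\sum_v\rho(v)\Big)^2\sum_v\rho(v)^2\,\sum_v|F(v)|^4 .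
\]
Here $\sum\rho=L^2$. Next, $\sum\rho^2$ counts the solutions of $y_j-y_{j'}\equiv y_k-y_{k'}$, i.e.\ of $y_j+y_{k'}\equiv y_k+y_{j'}$, so it equals $E$. Finally, expanding $|F|^4$ and summing over $v$ (with $p\nmid a$) gives $\sum_v|F(v)|^4=pE$. Hence $|S|^8\le L^4\cdot L^4\cdot E\cdot pE$.
\end{proof}

\subsection{Few coincidences for most primes}

The normalized sum satisfies $(|S|/L^2)^8\le pE^2/L^8$. The diagonal solutions alone give $E\ge L^2$. If $E$ is not much larger than $L^2$, the bound is about $p/L^4$, so we need $L$ somewhat larger than $p^{1/4}$. In the integers the powers of $b$ have only diagonal coincidences, and modulo $p$ there are no others if $p$ exceeds $2b^{L-1}$; but then $L$ is only of size $\log p$. To reach $L$ as large as a power of $p$ we average over $p$: each nonzero integer $b^i+b^j-b^k-b^l$ has few large prime factors. This shows that the number of bad primes of size $X$ is at most about $L^3$, which is useful for $L$ up to about $X^{1/3}$. Since $\frac14<\frac13$, there is room.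

Let $X$ always denote a power of $2$. For $X\ge8$ put $L=\lfloor X^{1/3}\rfloor\ge\frac12X^{1/3}$. For primes $p\in(X,2X]$, $p\nmid b$, let
\[
E_p=\#\{(i,j,k,l)\in\mathbb Z^4:\ 0\le i,j,k,l<L,\ b^i+b^j\equiv b^k+b^l\pmod p\},
\]
and let $\mathcal E_X$ be the set of those $p$ with $E_p>4L^2X^{1/12}$. Let $\mathcal E$ be the union of all $\mathcal E_X$, $X\ge8$, and the set of primes $p\le8$.

\begin{lemma}\label{lem:energy}
$\#\mathcal E_X\le X^{11/12}\log b$ for $X\ge8$.
\end{lemma}

\begin{proof}
Since $b\ge3$, the integer $b^i+b^j$ has base-$b$ digits $1,1$ or a single $2$, apart from zeros. By uniqueness of the expansion, $b^i+b^j=b^k+b^l$ in $\mathbb Z$ only if $\{i,j\}=\{k,l\}$ as multisets, which gives at most $2L^2$ quadruples. For every other quadruple, $b^i+b^j-b^k-b^l$ is a nonzero integer of absolute value less than $2b^{L-1}<b^L$, so it has at most $L\log b/\log X$ prime divisors exceeding $X$. Counting pairs (nondiagonal quadruple, prime) we get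
\[
\sum_{\substack{X<p\le2X\\p\nmid b}}\max(E_p-2L^2,0)\le L^4\cdot\frac{L\log b}{\log X}.
\]
Each $p\in\mathcal E_X$ contributes at least $4L^2X^{1/12}-2L^2\ge2L^2X^{1/12}$. So $\#\mathcal E_X\le L^3X^{-1/12}\log b/(2\log X)\le X^{11/12}\log b$.
\end{proof}

\subsection{Orbits modulo good primes enter the gap}

For Theorem~\ref{thm:A} the next proposition is needed only with $g=1$ and $\theta_0=0$. The shift $\theta_0$ costs nothing. Using only exponents divisible by $g$ costs a power of $g$, paid for by the room left in the exponents. Both will be needed for composite denominators.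

\begin{proposition}\label{prop:hit}
There is $X_0=X_0(b)\ge8$ with the following property. Let $X\ge X_0$, let $p\in(X,2X]$ be a prime with $p\nmid b$ and $p\notin\mathcal E$, let $1\le g\le X^{1/96}$ be an integer, let $k_1\in\mathbb Z$ with $p\nmid k_1$, and let $\theta_0\in\mathbb R$. Then $\theta_0+k_1b^{gn}/p\in G$ modulo $1$ for some $n\ge0$.
\end{proposition}

\begin{proof}
Let $L'=\lceil L/g\rceil$, the number of integers $i\ge0$ with $gi<L$, and let $y_i=b^{gi}$ for $0\le i<L'$. Since $i\mapsto gi$ is injective into $[0,L)$, the number of quadruples in Lemma~\ref{lem:bilinear} for $y_0,\dots,y_{L'-1}$ is at most $E_p\le4L^2X^{1/12}$. Using $p\le2X$, $L'\ge L/g$, $L^4\ge X^{4/3}/16$ and $g^8\le X^{1/12}$, we get for $p\nmid a$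
\[
\Big(\frac1{L'^2}\Big|\sum_{i,j<L'}e\big(ab^{g(i+j)}/p\big)\Big|\Big)^8\le\frac{p\,(4L^2X^{1/12})^2}{L'^8}\le\frac{32X^{7/6}g^8}{L^4}\le512\,X^{7/6-4/3+1/12}=512\,X^{-1/12}.
\]
As $512^{1/8}<3$, the normalized sum is at most $3X^{-1/96}$. Take $X_0\geq 8$ with $X_0>A_0$ and $3X_0^{-1/96}\le\delta_0$, and apply Lemma~\ref{lem:detect} to the $L'^2$ points $\theta_0+k_1b^{g(i+j)}/p$: for $1\le|a|\le A_0<p$ we have $p\nmid ak_1$, and the factor $e(a\theta_0)$ has modulus $1$. One of the points lies in $G$; take $n=i+j$.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:A}]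
Let $p\in(X,2X]$ be a prime with $X\ge X_0$, $p\nmid b$, $p\notin\mathcal E$. For each $k$ with $p\nmid k$, Proposition~\ref{prop:hit} with $g=1$, $\theta_0=0$, $k_1=k$ gives $n$ with $\{kb^n/p\}\in G$. So $p\notin B_b$, and by Lemma~\ref{lem:BB} $p$ is a primitively spectral integer eigenvalue. By Lemma~\ref{lem:energy} the primes $p\le x$, $p\nmid b$, not covered number at most
\[
O_b(1)+\sum_{8\le X\le x}X^{11/12}\log b=O_b(x^{11/12}),
\]
a geometric sum over powers of $2$. Since $\pi(x)\gg x/\log x$ by Chebyshev, infinitely many primes are covered.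
\end{proof}

\section{A sparser set of exceptional primes}\label{sec:BGK}

The argument above averages over $p$ and is limited by the window $\frac14<\frac13$. For an individual prime one can use the following theorem.

\begin{theorem}[Bourgain, Glibichuk, Konyagin \cite{BGK}]\label{thm:BGK}
For every $\varepsilon>0$ there are $\delta>0$ and $C_\varepsilon$ such that for every prime $p$ and every subgroup $H\le\mathbb F_p^*$ with $|H|\ge p^\varepsilon$,
\[
\max_{p\nmid a}\Big|\sum_{h\in H}e(ah/p)\Big|\le C_\varepsilon\,p^{-\delta}|H|.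
\]
\end{theorem}

\begin{proof}[Proof of Theorem~\ref{thm:B}(1)]
It suffices to consider $0<\varepsilon\le1$. Suppose $p\nmid b$ and $\operatorname{ord}_p(b)\ge p^\varepsilon$. Take $H=\langle b\rangle\le\mathbb F_p^*$ and let $p\nmid k$. If $p\ge p_0(\varepsilon,b)$, then $p>A_0$ and $C_\varepsilon p^{-\delta}\le\delta_0$, so Lemma~\ref{lem:detect} applies to the points $kh/p$, $h\in H$, and gives $n$ with $\{kb^n/p\}\in G$. Hence $p\notin B_b$, and $p$ is an eigenvalue by Lemma~\ref{lem:BB}.

The primes $p\le x$, $p\nmid b$, with $\operatorname{ord}_p(b)<p^\varepsilon\le x^\varepsilon$ divide the nonzero integer $\prod_{n\le x^\varepsilon}(b^n-1)$, which has at most $\sum_{n\le x^\varepsilon}n\log_2b\ll_bx^{2\varepsilon}$ prime divisors. The primes below $p_0(\varepsilon,b)$ and those dividing $b$ add $O_{b,\varepsilon}(1)$. Replace $\varepsilon$ by $\varepsilon/2$.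
\end{proof}

The proof shows more: the primes that lie in $B_b$ or divide $b$ form a set that depends only on $b$ and has $O_{b,\varepsilon}(x^\varepsilon)$ elements up to $x$ for every $\varepsilon>0$. By Lemma~\ref{lem:BB} all other primes are eigenvalues for every canonical Hadamard triple with base $b$. This is the statement on primes in Theorem~\ref{thm:B}(3).

\section{Composite denominators}\label{sec:composite}

\subsection{Freezing all but one prime}

Each bad denominator $q\in B_b$ may spoil all its multiples, so for a positive density of eigenvalues we want $\sum_{q\in B_b}1/q<\infty$, and this involves composite $q$. Write $q=pm$ with a prime $p\nmid m$, and split $k/q\equiv k_1/p+k_2/m$ modulo $1$. If we use only exponents $r$ divisible by $\operatorname{ord}_m(b)$, then $b^rk_2/m\equiv k_2/m$ is frozen and only the part with denominator $p$ moves.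

\begin{example}
Let $b=4$ and $q=77$, with $p=11$, $m=7$, $\operatorname{ord}_7(4)=3$. Then $\frac{18}{77}=\frac1{11}+\frac17$. Multiplication by $4^3$ fixes $\frac17$ modulo $1$ and moves $\frac1{11}$ to $\frac9{11}$, because $64\equiv9\pmod{11}$. So $4^3\cdot\frac{18}{77}\equiv\frac9{11}+\frac17=\frac{74}{77}\in G=(\frac23,1)$, although the orbit of $\frac17$ itself avoids $G$. Since $\operatorname{ord}_{11}(4)=5$ is coprime to $3$, the multiples of $3$ as exponents still give all powers of $4$ modulo $11$.
\end{example}

In general the exponents divisible by $\operatorname{ord}_m(b)$ give the powers of $b^g$ modulo $p$, where $g=\gcd(\operatorname{ord}_p(b),\operatorname{ord}_m(b))$. Proposition~\ref{prop:hit}, with $\theta_0=k_2/m$, allows $g$ up to a small power of $p$. It remains to see that a typical integer $q$ has a large prime factor $p\notin\mathcal E$ for which $g$ is that small. We need one standard estimate. The \emph{$v$-smooth part} of $q$ is its largest divisor all of whose prime factors are at most $v$.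

\begin{lemma}\label{lem:smooth}
For $v\ge e^4$, $W\ge1$, $x\ge1$, the number of $q\le x$ whose $v$-smooth part exceeds $W$ is $\ll xW^{-1/\log v}\log v$.
\end{lemma}

\begin{proof}
Let $\sigma=1/\log v\le\frac14$. Sorting by the $v$-smooth part $w$, and using $1\le(w/W)^\sigma$ for $w>W$, we bound the count by
\[
\sum_{\substack{w>W\\ w\ v\text{-smooth}}}\frac xw\le xW^{-\sigma}\sum_{w\ v\text{-smooth}}w^{-1+\sigma}=xW^{-\sigma}\prod_{p\le v}(1-p^{-1+\sigma})^{-1}.
\]
Since $p^{-1+\sigma}\le p^{-3/4}$, the logarithm of the product is $\sum_{p\le v}p^{-1+\sigma}+O(1)$, the error being $O(\sum_pp^{-3/2})$. For $p\le v$, convexity gives $p^\sigma=e^{\log p/\log v}\le1+(e-1)\frac{\log p}{\log v}$. By Mertens' estimates $\sum_{p\le v}\frac1p=\log\log v+O(1)$ and $\sum_{p\le v}\frac{\log p}p=\log v+O(1)$, the sum is at most $\log\log v+O(1)$, so the product is $\ll\log v$.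
\end{proof}

\subsection{Bad denominators are rare}

\begin{proposition}\label{prop:rare}
For every $A>0$ and $x\ge2$, $\#(B_b\cap[1,x])\ll_{A,b}x(\log x)^{-A}$.
\end{proposition}

\begin{proof}
We may assume that $x$ is large in terms of $A$ and $b$. Put $\ell=\log\log x$ and
\[
z=e^{\ell^2},\quad y=e^{(\log x)/\ell^2},\quad W=e^{(\log x)/\ell^3},\quad D=(\log x)^{A+2},\quad K=\frac{A+1}{\log2}.
\]
For $q\ge2$ let $P(q)$ be the largest prime factor of $q$ and $\omega(q)$ the number of its distinct prime factors. The plan is that $p=P(q)>y$ is the moving prime, while the primes up to $z$ contribute at most a factor $W$ to $g$, and each of the at most $K\ell$ primes above $z$ contributes at most a factor $D$. The choice of $W$ and $y$ makes $W$ smaller than any fixed power of $y$.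

\medskip\noindent\emph{Typical integers.} Consider integers $2\le q\le x$ with $\gcd(q,b)=1$. With at most $O_{A,b}(x(\log x)^{-A})$ exceptions all of the following hold.
\begin{itemize}
\item[(E1)] \emph{The $z$-smooth part $w$ of $q$ is at most $W$.} By Lemma~\ref{lem:smooth} with $v=z$, the exceptions number $\ll x\,e^{-(\log x)/\ell^5}\ell^2$.
\item[(E2)] \emph{$P(q)>y$.} There are at most $\sqrt x$ exceptions $q\le\sqrt x$. For an exception $q>\sqrt x$ the $y$-smooth part is $q$ itself; by Lemma~\ref{lem:smooth} with $v=y$ and $\sqrt x$ in place of $W$, these number $\ll x\,e^{-\ell^2/2}\log x$.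
\item[(E3)] \emph{$p^2\nmid q$ for all primes $p>z$.} The exceptions number at most $x\sum_{n>z}n^{-2}\ll xe^{-\ell^2}$.
\item[(E4)] \emph{$P(q)\notin\mathcal E$.} Given (E2), the exceptions are divisible by some $p\in\mathcal E$ with $p>y$; such $p$ lies in some $\mathcal E_X$ with $X\ge y/2$, so by Lemma~\ref{lem:energy} the exceptions number at most $\sum_{X\ge y/2}X^{11/12}(\log b)\,x/X\ll_bx\,y^{-1/12}$.
\item[(E5)] \emph{Any two distinct primes $p,p'>z$ dividing $q$ satisfy $\gcd(p-1,p'-1)\le D$.} If the gcd is $d>D$, then $p\equiv p'\equiv1\pmod d$ and $pp'\mid q$. Since $\sum_{1<n\le x,\,n\equiv1(d)}\frac1n\le\sum_{k\le x}\frac1{dk}\le\frac{1+\log x}d$, the exceptions number at most $\sum_{d>D}x\big(\frac{1+\log x}d\big)^2\ll x(\log x)^2/D=x(\log x)^{-A}$.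
\item[(E6)] \emph{$\omega(q)\le K\ell$.} With $\tau$ the divisor function, $\sum_{q\le x}2^{\omega(q)}\le\sum_{q\le x}\tau(q)\le x(1+\log x)$. An exception has $2^{\omega(q)}>2^{K\ell}=(\log x)^{A+1}$, so the exceptions number $\ll x(\log x)^{-A}$.
\end{itemize}
In (E1)--(E4) the savings $e^{-(\log x)/\ell^5}$, $e^{-\ell^2/2}=(\log x)^{-\ell/2}$, $e^{-\ell^2}$ and $y^{-1/12}$ are smaller than every fixed power of $1/\log x$, so the bounds are as claimed.

\medskip\noindent\emph{The step $g$ is small.} Let $q$ satisfy (E1)--(E6), and let $p=P(q)$, so $p>y>z$. By (E3), $q=pm$ with $p\nmid m$ (possibly $m=1$), and $m$ is $w$ times a product of distinct primes $p'>z$, $p'\ne p$. Let $g=\gcd(\operatorname{ord}_p(b),\operatorname{ord}_m(b))$. We have $\operatorname{ord}_p(b)\mid p-1$ and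
\[
\operatorname{ord}_m(b)\ \Big|\ \varphi(m)=\varphi(w)\prod_{p'\mid m,\ p'>z}(p'-1).
\]
Since $\gcd(a,uv)\le\gcd(a,u)\gcd(a,v)$, conditions (E1), (E5) and (E6) give
\[
g\le\gcd(p-1,\varphi(m))\le W\cdot D^{K\ell}=\exp\Big(\frac{\log x}{\ell^3}+(A+2)K\ell^2\Big)\le(y/2)^{1/96}\le X^{1/96}
\]
for large $x$, where $X$ is the power of $2$ with $X<p\le2X$, so that $X\ge y/2$.

\medskip\noindent\emph{The orbit enters the gap.} In the cyclic group $\langle b\rangle\le\mathbb F_p^*$ of order $\operatorname{ord}_p(b)$ the element $b^{\operatorname{ord}_m(b)}$ generates the same subgroup as $b^g$. So for each $n\ge0$ there is $r_n\ge0$, divisible by $\operatorname{ord}_m(b)$, with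
\[
b^{r_n}\equiv b^{gn}\pmod p,\qquad b^{r_n}\equiv1\pmod m.
\]
Let $\gcd(k,q)=1$ and write $k/q\equiv k_1/p+k_2/m$ modulo $1$, i.e.\ $k\equiv k_1m+k_2p\pmod q$; then $p\nmid k_1$ because $p\nmid k$. We obtain
\[
\frac{kb^{r_n}}q\equiv\frac{k_2}m+\frac{k_1b^{gn}}p\pmod1 .
\]
For $x$ large, $X\ge y/2\ge X_0$, and by (E4) $p\notin\mathcal E$. So Proposition~\ref{prop:hit} with $\theta_0=k_2/m$ gives $n$ with $\{kb^{r_n}/q\}\in G$. As $k$ was arbitrary, $q\notin B_b$.
\end{proof}

\section{The density of eigenvalues}\label{sec:density}

The primitively spectral integer eigenvalues are the integers without divisors in a certain set, so we need a lower bound for the density of integers of this kind. This is the inequality of Heilbronn and Rohrbach.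

\begin{lemma}\label{lem:HR}
Let $a_1,\dots,a_n\ge2$ be integers. The set of positive integers divisible by none of them is periodic, and its density $d(a_1,\dots,a_n)$ is at least $\prod_{i=1}^n(1-1/a_i)$.
\end{lemma}

\begin{proof}
Periodicity modulo $a_1\cdots a_n$ is clear. We show
\[
d(a_1,\dots,a_n)\ge\Big(1-\frac1{a_n}\Big)d(a_1,\dots,a_{n-1}),
\]
with $d=1$ for the empty list; the lemma follows by induction. The integers counted in $d(a_1,\dots,a_{n-1})$ but not in $d(a_1,\dots,a_n)$ are those $t=a_ns$ with $a_i\nmid a_ns$ for all $i<n$. Then also $a_i\nmid s$ for all $i<n$, so these $t$ have density at most $\frac1{a_n}d(a_1,\dots,a_{n-1})$.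
\end{proof}

\begin{lemma}\label{lem:density}
Let $\mathcal A\subset[2,\infty)$ be a set of integers with $\sum_{a\in\mathcal A}1/a<\infty$. The positive integers divisible by no element of $\mathcal A$ have a natural density, and it is at least $\prod_{a\in\mathcal A}(1-1/a)>0$.
\end{lemma}

\begin{proof}
For $Y\ge2$ let $d_Y$ be the density of the integers with no divisor in $\mathcal A\cap[1,Y]$; it is nonincreasing in $Y$. At most $x\sum_{a\in\mathcal A,\,a>Y}1/a$ integers $t\le x$ are divisible by some $a\in\mathcal A$ with $a>Y$. So the set in question has upper density at most $d_Y$ and lower density at least $d_Y-\sum_{a\in\mathcal A,\,a>Y}1/a$. Letting $Y\to\infty$ we see that its density exists and equals $\lim d_Y$. Now use Lemma~\ref{lem:HR}; the product is positive since $\sum1/a<\infty$ and all factors are positive.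
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:B}(2) and (3)]
The criterion in (2) is Lemma~\ref{lem:BB}, and the bound for $\#(B\cap[1,x])$ follows from $B\subset B_b$ and Proposition~\ref{prop:rare}.

Let $\mathcal A=B\cup\{p\text{ prime}:p\mid b\}$; the union is disjoint since elements of $B$ are coprime to $b$. By Lemma~\ref{lem:BB} the primitively spectral integer eigenvalues are exactly the positive integers divisible by no $a\in\mathcal A$. Proposition~\ref{prop:rare} with $A=2$ and partial summation give, for $x\ge2$,
\[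
\sum_{q\in B,\,q\le x}\frac1q=\frac{\#(B\cap[1,x])}x+\int_2^x\frac{\#(B\cap[1,u])}{u^2}\,du\ll_b1+\int_2^\infty\frac{du}{u(\log u)^2}<\infty ,
\]
so $\sum_{a\in\mathcal A}1/a<\infty$. By Lemma~\ref{lem:density} the density $\delta$ exists and
\[
\delta\ge\prod_{a\in\mathcal A}\Big(1-\frac1a\Big)=\frac{\varphi(b)}b\prod_{q\in B}\Big(1-\frac1q\Big)>0 .
\]

For the upper bound take $0\ne c\in\mathcal C$, which exists since $N\ge2$. Then $c/(b-1)=\sum_{j\ge1}cb^{-j}\in T$, and it lies in $(0,1)$ by (c). Its reduced denominator $q_0\ge2$ divides $b-1$, so $q_0$ is coprime to $b$ and $q_0\in B$. No multiple of $q_0$ coprime to $b$ is an eigenvalue, hence $\delta\le\frac{\varphi(b)}b\big(1-\frac1{q_0}\big)<\frac{\varphi(b)}b$. This proves (2).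

For (3), the statement on primes was proved in Section~\ref{sec:BGK}. For the other statement take $\mathcal A=B_b\cup\{p\text{ prime}:p\mid b\}$, which depends only on $b$. As before, $\sum_{a\in\mathcal A}1/a<\infty$ by Proposition~\ref{prop:rare}, so the integers divisible by no element of $\mathcal A$ have a positive natural density by Lemma~\ref{lem:density}. By Lemma~\ref{lem:BB} they are primitively spectral integer eigenvalues for every canonical Hadamard triple with base $b$.
\end{proof}

\begin{thebibliography}{9}

\bibitem{BGK}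
J.~Bourgain, A.~Glibichuk and S.~Konyagin, J. London Math. Soc. (2) \textbf{73} (2006), 380--398.

\bibitem{HWY}
Xing-Gang He, Zhi-Yi Wu and Feng-Li Yin, \emph{Spectral eigenvalue problem of Cantor measures and Artin's primitive root conjecture}, arXiv:2609.29038 (2026).

\end{thebibliography}

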